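# Weight units and the straightening of $\mathscr O(G)_J$ for connected solvable $G$

## 1. The translation action on $\mathscr O(G)_J$ and its units

We work over $\mathbb C$. Let $G$ be a connected solvable affine algebraic group with coordinate Hopf algebra $\mathscr O(G)$. We write $\Delta f=f_1\otimes f_2$ (summation understood), which means $f(gh)=f_1(g)f_2(h)$; also $\varepsilon(f)=f(1)$.

**Definition (cocycle and twist).** A *Hopf $2$-cocycle* for $\mathscr O(G)$ is a convolution-invertible linear map $J:\mathscr O(G)\otimes\mathscr O(G)\to\mathbb C$ with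
$$J(a_1,b_1)J(a_2b_2,c)=J(b_1,c_1)J(a,b_2c_2),\qquad J(a,1)=J(1,a)=\varepsilon(a).$$
Convolution-invertible means that there is a linear map $J^{-1}$ with $J(a_1,b_1)J^{-1}(a_2,b_2)=\varepsilon(a)\varepsilon(b)=J^{-1}(a_1,b_1)J(a_2,b_2)$. The *one-sided twist* $A=\mathscr O(G)_J$ is the vector space $\mathscr O(G)$ with the product
$$f\cdot_J g=J(f_1,g_1)\,f_2g_2 .\tag{1.1}$$

This product is associative: $(f\cdot_J g)\cdot_J h=J(f_1,g_1)J(f_2g_2,h_1)\,f_3g_3h_2$ and $f\cdot_J(g\cdot_J h)=J(g_1,h_1)J(f_1,g_2h_2)\,f_2g_3h_3$, and the cocycle identity says that these agree. The trivial cocycle $J=\varepsilon\otimes\varepsilon$ gives back $\mathscr O(G)$.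

Write $G=T\ltimes U$ with $T$ a maximal torus and $U$ the unipotent radical, $\mathfrak u=\operatorname{Lie}U$, and $\Lambda=X(G)=X(T)$, written additively. It is a free abelian group of rank $\dim T$. For $\lambda\in\Lambda$ let $x_\lambda\in\mathscr O(G)$ be the character $\lambda$ viewed as a function. It is group-like: $\Delta x_\lambda=x_\lambda\otimes x_\lambda$.

**Definition ($G$-algebra).** A *$G$-algebra* is a unital associative algebra with a rational (locally finite, algebraic) action of $G$ by algebra automorphisms.

On a $G$-algebra $\operatorname{Lie}G$ acts by derivations. "Weight" always means $T$-weight. We use the following textbook facts about a rational $G$-module $M$. The Lie algebra $\mathfrak u$ acts nilpotently on every finite-dimensional submodule, and $M^U=\{m:\mathfrak u m=0\}$. If $M\neq0$ then $M^U\neq0$ (Kolchin). Since $U$ is normal, $M^U$ is $G$-stable, so it contains a weight vector as soon as it is nonzero.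

Let $G$ act by right translation, $(g\cdot f)(h)=f(hg)$, that is, $g\cdot f=f_1f_2(g)$. From (1.1),
$$\Delta(f\cdot_J f')=J(f_1,f'_1)\,f_2f'_2\otimes f_3f'_3=(f_1\cdot_J f'_1)\otimes f_2f'_2 ,$$
and evaluating the second factor at $g$ gives $g\cdot(f\cdot_Jf')=(g\cdot f)\cdot_J(g\cdot f')$. So $A$ is a $G$-algebra. The twist destroys the left translation symmetry in general, but right translation survives.

What are the $U$-invariants? As a $G$-module $A$ is just $\mathscr O(G)$, so $A^U=\mathscr O(G/U)=\mathscr O(T)$, with basis $(x_\lambda)_{\lambda\in\Lambda}$. In $A$,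
$$x_\lambda x_\mu=\eta(\lambda,\mu)\,x_{\lambda+\mu},\qquad \eta=J|_{\Lambda\times\Lambda},\qquad g\cdot x_\lambda=\lambda(g)x_\lambda .\tag{1.2}$$
Here $\eta(\lambda,\mu)\neq0$, because $J(x_\lambda,x_\mu)J^{-1}(x_\lambda,x_\mu)=1$. Since $x_0=1$, every $x_\lambda$ is a unit of $A$. This is the structure on which the whole proof turns, so we give it a name.

**Definition (hypothesis $(\mathrm H_S)$).** Let $S\subset\Lambda$ be a subgroup. A $G$-algebra $B$ satisfies $(\mathrm H_S)$ if $B^U=\bigoplus_{\rho\in S}\mathbb Cx_\rho$, where each $x_\rho$ is a unit of $B$ of weight $\rho$.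

**Proposition 1.1.** Let $B$ satisfy $(\mathrm H_S)$. Then $x_\rho x_\sigma\in\mathbb C^\times x_{\rho+\sigma}$ and $x_\rho^{-1}\in\mathbb C^\times x_{-\rho}$, and every nonzero $G$-stable subspace $M\subset B$ contains some $x_\rho$, hence a unit.

*Proof.* The elements $x_\rho x_\sigma$ and $x_\rho^{-1}$ are nonzero, $U$-invariant, of weights $\rho+\sigma$ and $-\rho$, and the weight spaces of $B^U$ are the lines $\mathbb Cx_\tau$. If $M\neq0$ is $G$-stable, then $M^U\neq0$ contains a weight vector. It lies in $B^U$, so it is a nonzero multiple of some $x_\rho$. $\square$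

By the computation above, $A=\mathscr O(G)_J$ satisfies $(\mathrm H_\Lambda)$. A useful reflex to acquire: whenever a construction in $A$ produces a nonzero $G$-stable subspace, that subspace contains an invertible element, and no localization is needed to divide. The next section says what we want to do with this.

## 2. The algebras $A(\Lambda,\eta;V,\ell,\omega)$ and two statements about $\mathscr O(G)_J$

**Definition (minimal).** The cocycle $J$ is *minimal* if it does not arise, up to gauge equivalence, from a Hopf $2$-cocycle for $\mathscr O(H)$ for any proper closed subgroup $H\subsetneq G$.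

For example, the trivial cocycle comes from $H=1$, so it is minimal only when $G=1$. We shall not work with this definition directly. We quote that, for $G$ connected solvable, $J$ is minimal if and only if $\mathscr O(G)_J$ is a simple algebra. We also quote that $\mathscr O(G)_J$ is an iterated Ore extension of a twisted group algebra of a lattice. Hence it is a Noetherian domain, and it has a quotient division ring $\operatorname{Frac}(\mathscr O(G)_J)$.

**Definition (the family $\mathscr A$).** Data $(\Lambda,\eta;V,\ell,\omega)$ consist of a lattice $\Lambda$, a $2$-cocycle $\eta:\Lambda\times\Lambda\to\mathbb C^\times$, a finite-dimensional vector space $V$, a linear map $\ell:V\to\operatorname{Hom}(\Lambda,\mathbb C)$ and an alternating form $\omega$ on $V$. The algebra $A(\Lambda,\eta;V,\ell,\omega)$ is generated by the twisted group algebra $\mathbb C^\eta[\Lambda]$ (basis $e_\lambda$, with $e_\lambda e_\mu=\eta(\lambda,\mu)e_{\lambda+\mu}$) and by $V$, with relations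
$$vw-wv=\omega(v,w),\qquad ve_\lambda-e_\lambda v=\ell(v)(\lambda)\,e_\lambda .$$

It is an iterated differential Ore extension of $\mathbb C^\eta[\Lambda]$, hence a Noetherian domain. The Weyl algebra is $A(0,1;\mathbb C^2,0,\omega_{\rm std})$, and $\mathcal D(\mathbb G_m)\cong A(\mathbb Z,1;\mathbb C,\ell,0)$ with $\ell(1)(1)=1$: think of $e_1=t$ and $v=t\,d/dt$.

**Definition (joint nondegeneracy).** Put $K_V=\{v:\omega(v,\cdot)=0,\ \ell(v)=0\}$ and $K_\Lambda=\{\lambda:\eta(\lambda,\mu)=\eta(\mu,\lambda)\ \forall\mu,\ \ell(v)(\lambda)=0\ \forall v\}$. The data are *jointly nondegenerate* if $K_V=0$ and $K_\Lambda=0$ (equivalently, the center of the algebra is $\mathbb C$).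

For $\mathcal D(\mathbb G_m)$ both $\omega$ and the commutation pairing of $\eta$ are zero, yet the data are jointly nondegenerate, because $\ell$ pairs $V$ with $\Lambda$. It is known that every jointly nondegenerate algebra is isomorphic to $\mathscr O(G_0)_J$ for some connected *commutative* $G_0$ and some minimal $J$. The following two statements, from Shlomo Gelaki, "Twisting of affine algebraic groups, III", arXiv:2610.29948 (2026), therefore ask whether a general connected solvable $G$ produces, through minimal cocycles, any algebra that commutative groups do not already produce. Let $G$ be connected solvable and $J$ minimal.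

1. There are jointly nondegenerate data with $\operatorname{rank}\Lambda+\dim V=\dim G$ and $\mathscr O(G)_J\cong A(\Lambda,\eta;V,\ell,\omega)$.
2. There are jointly nondegenerate data with $\operatorname{rank}\Lambda+\dim V=\dim G$ and $\operatorname{Frac}(\mathscr O(G)_J)\cong\operatorname{Frac}(A(\Lambda,\eta;V,\ell,\omega))$ as algebras.

Both are true. More precisely:

**Theorem 2.1.** Let $G$ be connected solvable, $T$ a maximal torus, $U$ the unipotent radical, and $J$ a minimal Hopf $2$-cocycle for $\mathscr O(G)$. Then $\mathscr O(G)_J\cong A(\Lambda,\eta;V,\ell,\omega)$ for some jointly nondegenerate data with $\Lambda=X(T)$, $\eta=J|_{\Lambda\times\Lambda}$ and $\dim V=\dim U$. In particular $\operatorname{rank}\Lambda+\dim V=\dim G$.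

The theorem contains (1). Statement (2) follows from (1), since isomorphic Noetherian domains have isomorphic quotient division rings. Minimality will be used only through the quoted fact that $\mathscr O(G)_J$ is simple.

## 3. Tori, the plane, and the affine group of the line

*$G=T$ a torus.* Then $U=1$ and $A=A^U=\mathbb C^\eta[\Lambda]$. Take $V=0$. The center of $A$ is spanned by the $x_\lambda$ with $\eta(\lambda,\mu)=\eta(\mu,\lambda)$ for all $\mu$. If $A$ is simple the center is $\mathbb C$ (we prove this in Section 11), so $K_\Lambda=0$.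

*$G=\mathbb G_a^2$.* Let $\mathscr O(G)=\mathbb C[a,b]$ with $\Delta a=a\otimes1+1\otimes a$, and likewise for $b$. Since $J(a,1)=\varepsilon(a)=0$ and so on, (1.1) gives $a\cdot_Jb=ab+J(a,b)$ and $b\cdot_Ja=ab+J(b,a)$. So $[a,b]=J(a,b)-J(b,a)$ is a scalar. If it is nonzero we see the Weyl algebra.

*$G$ the affine group of the line.* Take matrices $\begin{pmatrix}t&z\\0&1\end{pmatrix}$, so $\mathscr O(G)=\mathbb C[t^{\pm1},z]$, $\Delta t=t\otimes t$, $\Delta z=t\otimes z+z\otimes1$. The group is not commutative. Here $\Lambda=\mathbb Z$ and $x_n=t^n$. Let $J$ be any Hopf $2$-cocycle. Then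
$$z\cdot_Jt=J(t,t)\,zt+J(z,t)\,t,\qquad t\cdot_Jz=J(t,t)\,tz+J(t,z)\,t,$$
so in $A$ we have $[z,x_1]=c\,x_1$ with $c=J(z,t)-J(t,z)$. Since $x_n$ is a scalar multiple of the $n$-th power of $x_1$ in $A$, $[z,x_n]=nc\,x_n$. The term of $\Delta(t^nz^j)$ of highest $z$-degree in the second factor is $t^{n+j}\otimes t^nz^j$. So $(t^nz^j)\cdot_J(t^mz^i)$ equals $J(t^{n+j},t^{m+i})\,t^{n+m}z^{i+j}$ plus terms of lower $z$-degree, and the leading coefficient is nonzero. Hence the products $x_n\cdot_J z\cdot_J\cdots\cdot_J z$ form a basis of $A$, and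
$$A\cong A(\mathbb Z,\eta;\mathbb C,\ell,0),\qquad \ell(1)(n)=nc .$$
If $c=0$, then $A$ is commutative, equal to $\mathbb C[x_1^{\pm1}][z]$, which is not a field and so is not simple. Thus minimality forces $c\neq0$, and then $K_V=0$ and $K_\Lambda=\{n:nc=0\}=0$. The noncommutativity of $G$ has left no trace.

In these examples the generators had scalar commutators from the start. In general they will not, and we must find better ones.

## 4. Slices without denominators

The mechanism for extracting polynomial generators is the following textbook lemma.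

**Lemma 4.1 (slice lemma).** Let $B$ be an algebra, $e$ a locally nilpotent derivation, $B_0=\ker e$, and $s\in B$ with $es=1$. Then $B=\bigoplus_{j\ge0}B_0s^j$, free as a left $B_0$-module.

*Proof.* For $y\in B_0$ we have $e(ys^j)=jys^{j-1}$, since $es=1$ is central. If $\sum_{j\le n}y_js^j=0$, applying $e^n$ gives $n!\,y_n=0$. So the sum is direct and free. By induction on $n$ we show $\ker e^{n+1}\subset\sum_{j\le n}B_0s^j$: if $e^{n+1}a=0$, then $y=e^na\in B_0$ and $a-\frac1{n!}ys^n\in\ker e^n$. As $e$ is locally nilpotent, these kernels exhaust $B$. $\square$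

An element $s$ with $es=1$ is called a *slice*. How does one find one? The sensible first attempt: as $e$ is nonzero and locally nilpotent, there is $z$ with $y:=ez\neq0$ and $e^2z=0$. Put $s=y^{-1}z$. Since $ey=0$, indeed $es=y^{-1}y=1$. This works in $\operatorname{Frac}$, so it is an approach to statement (2). It stops at statement (1), at the exact place where $y$ must be inverted. The elements available as $y$ form
$$I=\{ez:\ z\in B,\ e^2z=0\}\subset\ker e,\tag{4.1}$$
and a slice exists in $B$ exactly when $1\in I$. On $\mathbb C[t,z]$ with $e=t\,\partial_z$, the condition $e^2f=0$ means $f=f_0(t)+f_1(t)z$, so $ef=tf_1(t)$ and $I=t\,\mathbb C[t]$: there is no slice. On $\mathbb C[t^{\pm1},z]$ the same formula gives $I=\mathbb C[t^{\pm1}]\ni1$, with slice $t^{-1}z$. The second ring is $\mathscr O$ of the affine group and $e$ spans the Lie algebra of its unipotent radical ($u$ acts by $z\mapsto z+ut$). The first ring is a $G$-stable subalgebra whose invariants $\mathbb C[t]$ lack the unit $t^{-1}$. This suggests looking at $I$ as a $G$-stable subspace and applying Proposition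 1.1.

**Proposition 4.2.** Let $B$ satisfy $(\mathrm H_S)$. Let $e\neq0$ be a $T$-eigenvector of weight $\alpha$ in the center of $\mathfrak u$, and suppose $e$ acts on $B$ by a nonzero derivation. Then there is $s\in B$ of weight $-\alpha$ with $es=1$.

*Proof.* Extend $\alpha$ to $G$ by $\alpha|_U=1$. Since $e$ is central in $\mathfrak u$, $\operatorname{Ad}(u)e=e$ for $u\in U$, so $\operatorname{Ad}(g)e=\alpha(g)e$ for all $g\in G$, and on $B$
$$g(ez)=\alpha(g)\,e(gz).\tag{4.2}$$
Consider $I$ from (4.1). It is nonzero, because $e$ is nonzero and locally nilpotent. It is $G$-stable: by (4.2), $g(ez)=e(\alpha(g)gz)$, and $e^2(gz)=\alpha(g)^{-2}g(e^2z)=0$. It is a left ideal of $\ker e$: for $y\in\ker e$, $y\cdot ez=e(yz)$ and $e^2(yz)=y\,e^2z=0$. By Proposition 1.1, $I$ contains some $x_\rho$. As $x_\rho^{-1}\in\mathbb C^\times x_{-\rho}\subset B^U\subset\ker e$, the left ideal $I$ contains $1$. So $es=1$ for some $s$. By (4.2), $e$ raises weights by $\alpha$. Hence, comparing components of weight $0$, we may replace $s$ by its component of weight $-\alpha$. $\square$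

The eigenvector condition matters. For the product of two affine groups with coordinates $t_i,z_i$ and trivial $J$, take $e=e_1+e_2$ with $e_i=t_i\partial_{z_i}$. Since $e(t_1^{-1}z_1)=1$, here $I=\ker e$. It contains $t_2z_1-t_1z_2$. Translating by a torus element that multiplies $t_1$ by $\tau$ gives $t_2z_1-\tau t_1z_2$, on which $e$ takes the value $(1-\tau)t_1t_2$. So $I$ is not $T$-stable. An eigenvector in the center of $\mathfrak u$ always exists when $U\neq1$, because this center is nonzero and $T$-stable.

## 5. Joint local finiteness, a polynomial primitive, and derivations of $P\otimes W_n$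

**Lemma 5.1 (local finiteness).** Let $M\subset A$ be a $G$-submodule, $\phi\in\operatorname{End}_G(M)$ and $C_0\subset\mathscr O(G)$ a finite-dimensional subcoalgebra. Then $\phi(M\cap C_0)\subset M\cap C_0$. Hence for any commuting family in $\operatorname{End}_G(M)$, $M$ is the direct sum of the joint generalized eigenspaces of the family, and these are $G$-stable.

*Proof.* Let $m\in M\cap C_0$. As $M$ is a submodule, $\Delta m\in M\otimes\mathscr O(G)$, and also $\Delta m\in C_0\otimes C_0$, so $\Delta m\in M\otimes C_0$. Since $\phi$ commutes with $G$, $\Delta(\phi m)=\phi(m_1)\otimes m_2$. Applying $\varepsilon$ to the first factor gives $\phi(m)=\varepsilon(\phi(m_1))\,m_2\in C_0$. Now $\mathscr O(G)$ is the union of its finite-dimensional subcoalgebras. So every $m\in M$ lies in a finite-dimensional subspace $M\cap C_0$ stable under the whole family, and linear algebra decomposes it. The eigenspaces are $G$-stable because $G$ commutes with the family. $\square$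

**Lemma 5.2 (polynomial Poincaré lemma).** Let $M$ be a vector space and $f_1,\dots,f_k\in M\otimes\mathbb C[v_1,\dots,v_k]$ with $\partial_if_j=\partial_jf_i$. Then $b=\int_0^1\sum_iv_if_i(tv)\,dt$ satisfies $\partial_jb=f_j$ for all $j$.

*Proof.* $\partial_jb=\int_0^1\bigl(f_j(tv)+t\sum_iv_i(\partial_jf_i)(tv)\bigr)dt=\int_0^1\bigl(f_j(tv)+t\sum_iv_i(\partial_if_j)(tv)\bigr)dt=\int_0^1\frac{d}{dt}\bigl(tf_j(tv)\bigr)dt=f_j$. $\square$

**Lemma 5.3.** Let $P$ be a commutative algebra and $W_n$ the $n$-th Weyl algebra ($W_0=\mathbb C$). Every derivation $D$ of $P\otimes W_n$ has the form $D|_P\otimes1+\operatorname{ad}m$ with $m\in P\otimes W_n$.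

*Proof.* **Step 1: derivations of $W_n$ are inner.** Let $w_1,\dots,w_{2n}$ be standard generators, and identify $W_n$ with polynomials through ordered monomials in them. Up to signs and a permutation, the operators $\operatorname{ad}w_a$ are the partial derivatives. Let $D'$ be a derivation of $W_n$. Applying it to the scalar $[w_a,w_b]$ gives $[w_a,D'w_b]=[w_b,D'w_a]$. This is the compatibility condition of Lemma 5.2 for the system $[w_a,m]=-D'w_a$; the signs and the permutation can be absorbed into the right-hand sides. So there is $m$ with $[m,w_a]=D'w_a$ for all $a$, that is, $D'=\operatorname{ad}m$.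

**Step 2: coefficients in $P$.** A derivation preserves the center, here $P$. The map $D_0=D-D|_P\otimes1$ is a derivation killing $P$. Choose a finite-dimensional $F\subset P$ with $D_0(w_a)\in F\otimes W_n$ for all $a$. Since $F\otimes W_n$ is a $W_n$-bimodule, the Leibniz rule gives $D_0(W_n)\subset F\otimes W_n$. With a basis $(p_i)$ of $F$, $D_0|_{W_n}=\sum p_i\otimes D_i$, where the $D_i$ are derivations of $W_n$. By Step 1, $D_i=\operatorname{ad}m_i$. The derivations $D_0$ and $\operatorname{ad}\sum p_i\otimes m_i$ agree on $W_n$ and both kill $P$, so they are equal. $\square$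

## 6. Commuting invariant derivations and their linear coordinates

Conjugation by the units $x_\lambda$ will give us a space of commuting locally nilpotent derivations which commute with $G$, and we shall want a slice for all of them at once. Taking slices one derivation at a time is not good enough: a slice for one derivation need not have constant derivative under the next. On $\mathbb C[a,b]$ with $\partial_a,\partial_b$, the element $s=a+b^2$ is a slice for $\partial_a$, but $\partial_bs=2b$. So we take, all at once, a maximal system of elements whose derivatives are *all* constant, and use the units to prove that nothing is missing.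

**Lemma 6.1.** Let $B$ satisfy $(\mathrm H_S)$, let $H$ be a finite-dimensional vector space and $\partial:H\to\operatorname{Der}(B)$ a linear map such that the $\partial_h$ are locally nilpotent, commute with each other and with $G$, and $\partial_hx_\rho=0$ for $\rho\in S$. Put
$$B_0=\bigcap_h\ker\partial_h,\quad E=\{a\in B:\partial_ha\in\mathbb C\ \forall h\},\quad \ell_a(h)=\partial_ha\ (a\in E),\quad L=\{\ell_a:a\in E\}\subset H^*.$$
Let $v_1,\dots,v_k\in E$ be such that $\ell_i:=\ell_{v_i}$ $(1\le i\le k)$ form a basis of $L$. Then: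

(a) $[v_i,B_0]\subset B_0$, $[v_i,v_j]\in B_0$, and $ga-a\in B_0$ for $a\in E$, $g\in G$;

(b) $B=\bigoplus_{n\in\mathbb N^k}B_0\,v_1^{n_1}\cdots v_k^{n_k}$, free as a left $B_0$-module.

*Proof of (a).* Apply $\partial_h$. For $z\in B_0$, $\partial_h[v_i,z]=[\ell_i(h),z]+[v_i,0]=0$. Similarly $\partial_h[v_i,v_j]=0$. And $\partial_h(ga-a)=g(\partial_ha)-\partial_ha=0$, since scalars are $G$-fixed.

*Proof of (b).* Let $A'=\sum_nB_0v^n$, with $v^n=v_1^{n_1}\cdots v_k^{n_k}$.

**Step 1: $A'$ behaves like a polynomial ring.** We want Lemma 5.2 to be available inside $A'$. By (a) products of the $v_i$ and elements of $B_0$ can be reordered, so $A'$ is a subalgebra. It is $G$-stable, since $B_0$ is $G$-stable and $gv_i\in v_i+B_0$, and it is stable under all $\partial_h$. Choose $h_1,\dots,h_k\in H$ with $\ell_i(h_j)=1$ if $i=j$ and $0$ otherwise. Then $\partial_{h_i}(zv^n)=n_i\,zv^{n-\epsilon_i}$ for $z\in B_0$, where $\epsilon_i$ is the $i$-th unit vector. In a relation $\sum z_nv^n=0$ take $n$ of maximal $|n|$ with $z_n\neq0$ and apply $\partial_{h_1}^{n_1}\cdots\partial_{h_k}^{n_k}$.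 All other terms die, and $n!\,z_n=0$, a contradiction. So the sum is direct and free, and $A'\cong B_0\otimes\mathbb C[v_1,\dots,v_k]$ as a vector space, with $\partial_{h_i}=\partial/\partial v_i$.

**Step 2: a critical missing element.** Suppose $A'\neq B$. We find $a\notin A'$ all of whose derivatives lie in $A'$. The space $(B/A')^U$ is nonzero, and it is stable under $T$ and under the commuting locally nilpotent operators $\partial_h$. Since $H$ is finite-dimensional, their common kernel on it is nonzero; it is $T$-stable, so it contains a weight vector. Lift this to a weight vector $a\in B\setminus A'$ of weight $\gamma$ (take the weight-$\gamma$ component of any lift). Then $\mathfrak ua\subset A'$, and $f_h:=\partial_ha\in A'$ for all $h$.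

**Step 3: removing the derivatives along the $h_i$.** As $\partial_{h_i}f_{h_j}=\partial_{h_j}f_{h_i}$, Step 1 and Lemma 5.2 give $b\in A'$ with $\partial_{h_i}b=f_{h_i}$ for $i\le k$. The $\partial_{h_i}$ commute with $T$ and the $f_{h_i}$ have weight $\gamma$, so we may replace $b$ by its component of weight $\gamma$. Replace $a$ by $a-b$. All properties in Step 2 persist, and now $f_{h_i}=0$ for all $i$.

**Step 4: the remaining derivatives are invariant, and a unit makes them constant.** Let $L^\perp=\{h:\ell_i(h)=0\ \forall i\}$, so $H=L^\perp\oplus\operatorname{span}(h_i)$. For $h\in L^\perp$, $\partial_h$ kills $B_0$ and all $v_i$, hence $A'$. So for $e\in\mathfrak u$ we get $ef_h=\partial_h(ea)=0$, because $ea\in A'$. Thus $f_h\in B^U$, and it has weight $\gamma$.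

If $f_h=0$ for all $h\in L^\perp$, then all derivatives of $a$ vanish and $a\in B_0\subset A'$, a contradiction. Otherwise $\gamma\in S$ and $f_h\in\mathbb Cx_\gamma$ for all $h\in L^\perp$. Put $a'=x_\gamma^{-1}a$. Since $\partial_hx_\gamma=0$, $\partial_ha'=x_\gamma^{-1}f_h\in\mathbb C$ for all $h\in H$. So $a'\in E$, $\ell_{a'}\neq0$, and $\ell_{a'}(h_i)=0$ for all $i$. But $\ell_{a'}\in L$ gives $\ell_{a'}=\sum_i\ell_{a'}(h_i)\,\ell_i=0$, a contradiction. $\square$

Note that (b) holds for *any* choice of $v_i\in E$ with the $\ell_i$ a basis of $L$. We may keep improving the $v_i$ by elements of $B_0$, or by an invertible constant linear substitution, without losing it.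

## 7. Central weight units and a Weyl tensor factor

Lemma 6.1 handles derivations commuting with $G$. The elements of $\mathfrak u$ itself do not commute with $G$, and for them we use Proposition 4.2, one central direction at a time.

**Lemma 7.1.** Let $B$ satisfy $(\mathrm H_S)$ with all $x_\rho$ central in $B$. Then $B=P\otimes W_n$, where $P$ is the center of $B$, $W_n\subset B$ is a subalgebra isomorphic to a Weyl algebra, and $P=B^U[t_1,\dots,t_l]$ is a polynomial ring over $B^U$ $(n,l<\infty)$.

The polynomiality of $P$ is not needed in later sections. A quick illustration: if $T=1$ then $\Lambda=0$ and $A$ satisfies $(\mathrm H_0)$ with $x_0=1$, so for $G=U$ unipotent the lemma alone says $A=P\otimes W_n$, and if the center is $\mathbb C$ then $A=W_n$.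

*Proof.* Induction on $\dim U$, for all groups $T\ltimes U$ with $T$ fixed. If $U=1$, then $B=B^U$ is commutative and we are done. Otherwise choose a $T$-eigenvector $e\neq0$ in the center of $\mathfrak u$, of weight $\alpha$, and put $N=\exp(\mathbb Ce)$. It is a closed subgroup, normal in $G$ because $\operatorname{Ad}(g)e=\alpha(g)e$, and $B^N=\ker e$. If $e$ acts on $B$ as $0$, then $B$ is a $G/N$-algebra with $B^{U/N}=B^U$, and induction applies. Suppose $e$ acts nontrivially.

**Step 1: a slice for $e$.** Proposition 4.2 gives $s\in B$ of weight $-\alpha$ with $es=1$. Put $D=\operatorname{ad}s$. For $y\in B^N$, $e[s,y]=[1,y]+[s,ey]=0$, so $D$ maps $B^N$ to itself.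

**Step 2: splitting off the Weyl algebra that induction provides.** $B^N$ is a $G/N$-algebra with $(B^N)^{U/N}=B^U$, and the $x_\rho$ are central units in it. By induction $B^N=P_1\otimes W_r$ with center $P_1$, a polynomial ring over $B^U$. By Lemma 5.3, $D=D|_{P_1}\otimes1+\operatorname{ad}m$ on $B^N$ with $m\in B^N$. Put $s'=s-m$. Then $es'=1$ since $em=0$; $s'$ commutes with $W_r$; and $[s',p]=Dp$ for $p\in P_1$, as $m$ commutes with $P_1$. By Lemma 4.1, $B=\bigoplus_jB^Ns'^j$. Hence
$$B=W_r\otimes Q,\qquad Q=\bigoplus_jP_1s'^j ,\tag{7.1}$$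
where $Q$ is a subalgebra because $[s',P_1]\subset P_1$.

**Step 3: the case $D|_{P_1}=0$.** Then $Q=P_1[s']$ is a polynomial ring over $P_1$. It is the center of $B$, because $W_r$ has center $\mathbb C$. So $B=Q\otimes W_r$ and $Q$ is polynomial over $B^U$. Done.

**Step 4: the case $D|_{P_1}\neq0$; $D$ commutes with $\mathfrak u$ on $P_1$.** We want a slice for $D$ on $P_1$, and for this we need to see how $D$ interacts with the group. $P_1$ is $G$-stable, as the center of $B^N$, and $P_1^U=B^U$, as $B^U$ is central. On $P_1$ the map $D=\operatorname{ad}s$ is homogeneous of weight $-\alpha$ and kills $B^U$. Let $f\in\mathfrak u$. Since $e$ is central in $\mathfrak u$, $e(fs)=f(es)=f(1)=0$, so $fs\in B^N$ commutes with $P_1$. Therefore $f(Dp)=[fs,p]+[s,fp]=D(fp)$ for $p\in P_1$.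

**Step 5: a slice for $D$.** Let $F_{-1}=0$ and $F_i=\{p\in P_1:\mathfrak up\subset F_{i-1}\}$. This is an increasing, $T$-stable filtration with $F_0=B^U$. It is exhaustive because $\mathfrak u$ acts nilpotently on finite-dimensional submodules. We have $D(F_0)=0$, and inductively $\mathfrak uD(F_i)=D(\mathfrak uF_i)\subset D(F_{i-1})\subset F_{i-2}$, so $D(F_i)\subset F_{i-1}$. Hence $D$ is locally nilpotent on $P_1$. Let $i$ be minimal with $D(F_i)\neq0$. Then $\mathfrak uD(F_i)\subset D(F_{i-1})=0$, so $D(F_i)\subset B^U$. Choose a weight vector $b\in F_i$ with $Db\neq0$. Then $Db$ is a weight vector in $B^U$, so $Db\in\mathbb C^\times x_\rho$ for some $\rho\in S$. As $D$ kills $x_\rho^{-1}\in B^U\subset P_1$, a scalar multiple of $x_\rho^{-1}b$ is an element of $P_1$ on which $D$ takes the value $1$. Call it $b$ again: $Db=1$.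

**Step 6: one more Weyl algebra.** By Lemma 4.1 applied to $D$ on the commutative algebra $P_1$, $P_1=P'[b]$ is a polynomial ring, with $P'=\ker D|_{P_1}$. We have $[s',b]=1$, and $P'$ commutes with $s'$ and $b$. So $Q=\bigoplus P'b^is'^j=P'\otimes W_1$ with $W_1=\langle s',b\rangle$. By (7.1), $B=P'\otimes W_{r+1}$, with center $P'$.

**Step 7: $P'$ is polynomial over $B^U$.** The center $P'$ is $G$-stable, $N$ acts trivially on it because $P'\subset B^N$, and $P'^U=B^U$ because $B^U$ is central in $B$. Induction applied to the $G/N$-algebra $P'$ gives $P'=P''\otimes W_{n'}$ with $P''$ polynomial over $B^U$. As $P'$ is commutative, $n'=0$. $\square$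

## 8. Conjugation by the units $x_\lambda$

From here to the end of Section 10, $J$ is an arbitrary Hopf $2$-cocycle for $\mathscr O(G)$, and $A=\mathscr O(G)_J$, which satisfies $(\mathrm H_\Lambda)$. Put $\beta(\lambda,\mu)=\eta(\lambda,\mu)/\eta(\mu,\lambda)$, so $x_\lambda x_\mu x_\lambda^{-1}=\beta(\lambda,\mu)x_\mu$, and
$$\theta_\lambda(a)=x_\lambda ax_\lambda^{-1}.$$

**Step 1: the spectral decomposition.** We reduce to the part of $A$ where all $\theta_\lambda$ are unipotent. By (1.2), $\theta_\lambda\theta_\mu=\theta_{\lambda+\mu}$, and $\theta_\lambda$ commutes with $G$ because $gx_\lambda\in\mathbb C^\times x_\lambda$. By Lemma 5.1, $A=\bigoplus_\chi A_\chi$, the joint generalized eigenspaces, with $\chi\in\operatorname{Hom}(\Lambda,\mathbb C^\times)$, each of them $G$-stable. We have $A_\chi A_{\chi'}\subset A_{\chi\chi'}$, because on $A_\chi\otimes A_{\chi'}$ the operator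
$$\theta_\lambda\otimes\theta_\lambda-\chi(\lambda)\chi'(\lambda)=(\theta_\lambda-\chi(\lambda))\otimes\theta_\lambda+\chi(\lambda)\otimes(\theta_\lambda-\chi'(\lambda))$$
is a sum of two commuting locally nilpotent operators. Clearly $x_\mu\in A_{\chi_\mu}$ with $\chi_\mu(\lambda)=\beta(\lambda,\mu)$. By Proposition 1.1 a nonzero $A_\chi$ contains some $x_\mu$. So $\chi=\chi_\mu$, and multiplying by $x_\mu^{\pm1}$ shows $A_\chi=x_\mu A_1$, where $A_1$ is the summand for $\chi=1$. With $R=\{\mu:\chi_\mu=1\}$ this reads
$$A=\bigoplus_{\mu\in\Lambda/R}x_\mu A_1,\qquad A_1^U=\bigoplus_{\rho\in R}\mathbb Cx_\rho .\tag{8.1}$$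
In particular the $G$-algebra $A_1$ satisfies $(\mathrm H_R)$.

**Step 2: logarithms.** We turn the unipotent automorphisms into derivations, to which Lemma 6.1 applies. On $A_1$ put $\partial_\lambda=\log\theta_\lambda$, which is locally nilpotent. It is a derivation: for fixed $a,b$ the expression $\exp(t\partial_\lambda)(ab)-\exp(t\partial_\lambda)(a)\exp(t\partial_\lambda)(b)$ is polynomial in $t$ and vanishes for $t\in\mathbb Z$, where $\exp(t\partial_\lambda)=\theta_\lambda^t$. So it vanishes for all $t$, and we differentiate at $t=0$. As the $\theta_\lambda$ commute, $\lambda\mapsto\partial_\lambda$ is additive, and it extends linearly to $\Lambda_{\mathbb C}=\mathbb C\otimes\Lambda\to\operatorname{Der}(A_1)$. The $\partial_h$ are locally nilpotent, commute with each other and with $G$, and kill $x_\rho$ for $\rho\in R$, since $\theta_\lambda x_\rho=x_\rho$. Put $Z=\bigcap_h\ker\partial_h$. This is the set of elements fixed by all $\theta_\lambda$, that is, the centralizer of $\mathbb C^\eta[\Lambda]$ in $A$.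

**Step 3: linear coordinates.** Lemma 6.1 with $B=A_1$, $S=R$, $H=\Lambda_{\mathbb C}$ gives $v_1,\dots,v_k\in A_1$ and linearly independent $\ell_1,\dots,\ell_k\in\operatorname{Hom}(\Lambda,\mathbb C)$ with
$$A_1=\bigoplus_{a\in\mathbb N^k}Zv^a,\qquad \theta_\lambda v_i=v_i+\ell_i(\lambda),\tag{8.2}$$
$$[v_i,Z]\subset Z,\qquad[v_i,v_j]\in Z,\qquad gv_i-v_i\in Z .\tag{8.3}$$
All this stays true if the $v_i$ are changed by elements of $Z$ or by an invertible constant linear substitution (with the $\ell_i$ changed accordingly).

In the affine group example with $c\neq0$: $R=\Lambda=\mathbb Z$, $A_1=A$, $k=1$, $v_1=z$, $\theta_n z=z-nc$, so $\ell_1(n)=-nc$, and $Z=\mathbb C[x_1^{\pm1}]$.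

## 9. The centralizer $Z=P\otimes W_n$ and the derivations $\delta_i$ of $P$

**Step 1: making the $v_i$ commute with a Weyl algebra.** $Z$ is a $G$-stable subalgebra with $Z^U=\bigoplus_{\rho\in R}\mathbb Cx_\rho$. These $x_\rho$ are units of $Z$, central in $Z$ by definition of $Z$. By Lemma 7.1, $Z=P\otimes W_n$ with $P$ the center of $Z$. By Lemma 5.3 the derivation $\operatorname{ad}v_i$ of $Z$ is $\delta_i\otimes1+\operatorname{ad}m_i$ with $\delta_i=\operatorname{ad}v_i|_P$ and $m_i\in Z$. Replace $v_i$ by $v_i-m_i$. From now on
$$[v_i,W_n]=0,\qquad[v_i,p]=\delta_ip\quad(p\in P).\tag{9.1}$$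
Then $c_{ij}:=[v_i,v_j]\in Z$ commutes with $W_n$ by the Jacobi identity, so $c_{ij}\in P$.

**Step 2: the spectral decomposition of $P$.** We repeat the procedure of Section 8, now with derivations. First, $[\delta_i,\delta_j]=\operatorname{ad}c_{ij}|_P=0$, as $P$ is commutative. Next, $\delta_i$ commutes with $G$: write $gv_i=v_i+z$ with $z\in Z$; as $gp\in P$ is central in $Z$, $g[v_i,p]=[v_i+z,gp]=[v_i,gp]$. By Lemma 5.1, $P=\bigoplus_{\kappa\in\mathbb C^k}P_\kappa$ (joint generalized eigenspaces of the $\delta_i$), each $G$-stable, with $P_\kappa P_{\kappa'}\subset P_{\kappa+\kappa'}$: the operator $\delta_i\otimes1+1\otimes\delta_i-\kappa_i-\kappa'_i$ is again a sum of two commuting locally nilpotent operators. Moreover $P^U=Z^U$. From $x_\rho v_ix_\rho^{-1}=v_i+\ell_i(\rho)$ we get $\delta_ix_\rho=-\ell_i(\rho)x_\rho$. A nonzero $P_\kappa$ contains some $x_\rho$, so $P_\kappa=x_\rho P_0$. With $R_0=\{\rho\in R:\ell_i(\rho)=0\ \forall i\}$,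
$$P=\bigoplus_{\rho\in R/R_0}x_\rho P_0,\qquad P_0^U=\bigoplus_{\rho\in R_0}\mathbb Cx_\rho .\tag{9.2}$$

**Step 3: coordinates on $P_0$.** On $P_0$ the $\delta_i$ are locally nilpotent and kill the $x_\rho$ with $\rho\in R_0$. Lemma 6.1 with $B=P_0$, $S=R_0$, $H=\mathbb C^k$, $\partial_h=\sum h_i\delta_i$ gives a polynomial ring
$$P_0=O_0[y_1,\dots,y_m],\qquad O_0=\bigcap_i\ker\delta_i|_{P_0},$$
with all $\delta_iy_j\in\mathbb C$. The $k\times m$ matrix $(\delta_iy_j)$ has rank $m$, since the functionals of the $y_j$ are linearly independent. By row operations, that is, after an invertible constant linear substitution of the $v_i$, we get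
$$\delta_i=\partial/\partial y_i\ \text{ on }P_0\ (i\le m),\qquad\delta_i=0\ \text{ on }P_0\ (i>m).\tag{9.3}$$
The substitution preserves (8.2), (8.3), (9.1) and $c_{ij}\in P$. It transforms the labels $\kappa$ linearly, but leaves the subspaces $P_\kappa$, in particular $P_0$, and the group $R_0$ unchanged.

**Step 4: $O_0$ is central in $A$.** Elements of $O_0\subset P$ commute with $Z$; they commute with all $x_\lambda$, as $O_0\subset Z$; and they commute with all $v_i$, as $\delta_i$ kills $O_0$. By (8.1) and (8.2) these elements generate $A$.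

## 10. Making the commutators $[v_i,v_j]$ central

The only commutators among our generators that may still be nontrivial are the $c_{ij}\in P$. A toy case shows the cure: if $[v_1,y]=1$, $[v_2,y]=0$ and $[v_1,v_2]=y$, then $v_2'=v_2-\frac12y^2$ satisfies $[v_1,v_2']=y-y=0$. In general one has to solve such equations for all pairs simultaneously, and the Jacobi identity
$$\delta_ic_{jl}+\delta_jc_{li}+\delta_lc_{ij}=0\tag{10.1}$$
is the compatibility condition. Replacing $v_i$ by $v_i-p_i$ with $p_i\in P$ preserves (8.2), (8.3), (9.1), the $\ell_i$ and the $\delta_i$ (because $P\subset Z$ is commutative and commutes with $W_n$), and changes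
$$c_{ij}\ \text{ to }\ c_{ij}-\delta_ip_j+\delta_jp_i .\tag{10.2}$$
The $\delta_i$ preserve each $P_\kappa$. So (10.1) holds for each component $c^{(\kappa)}_{ij}\in P_\kappa$ separately, and taking all $p_i$ in one $P_\kappa$ changes only the $\kappa$-components.

**Step 1: killing the components with $\kappa\neq0$.** Only finitely many $\kappa$ occur; treat them one at a time. Pick $r$ with $\kappa_r\neq0$, so that $\delta_r$ is invertible on $P_\kappa$. Put $p_j=\delta_r^{-1}c^{(\kappa)}_{rj}$; in particular $p_r=0$. By (10.2) the new $c^{(\kappa)}_{rj}=c^{(\kappa)}_{rj}-\delta_rp_j+\delta_jp_r$ vanish for all $j$. Now (10.1) for $(r,j,l)$ reads $\delta_rc^{(\kappa)}_{jl}=0$, hence $c^{(\kappa)}_{jl}=0$. At the end all $c_{ij}\in P_0$.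

**Step 2: integrating in $P_0$, one variable at a time.** We show that $c_{ij}$ can be made $0$ whenever $i\le m$. Proceed for $r=1,\dots,m$, assuming $c_{ij}=0$ for all $i<r$ and all $j$. By (10.1), $\delta_ic_{jl}=0$ for $i<r$, so by (9.3) all $c_{jl}$ lie in $O_0[y_r,\dots,y_m]$. For $j>r$ choose $p_j\in O_0[y_r,\dots,y_m]$ with $\partial p_j/\partial y_r=c_{rj}$, and put $p_j=0$ for $j\le r$. Check (10.2):

- for $j>r$, $c_{rj}$ becomes $c_{rj}-\partial p_j/\partial y_r+\delta_jp_r=0$;
- for $j\le r$, $c_{rj}$ is unchanged, and it was $0$: for $j<r$ by assumption and antisymmetry, and trivially for $j=r$;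
- for $i<r$, $c_{ij}$ becomes $0-\delta_ip_j+\delta_jp_i=0$, as $\delta_i=\partial/\partial y_i$ kills $O_0[y_r,\dots,y_m]$ and $p_i=0$.

So the assumption holds with $r+1$ in place of $r$. After step $r=m$ we have $c_{ij}=0$ for $i\le m$ and all $j$.

**Step 3: the rest is in $O_0$.** By (10.1) and Step 2, $\delta_ic_{jl}=0$ for $i\le m$. For $i>m$, $\delta_i=0$ on $P_0$. Therefore
$$c_{jl}\in O_0\qquad\text{for all }j,l .\tag{10.3}$$

## 11. Simplicity, the isomorphism and the dimension count

Now let $J$ be minimal, so $A$ is simple by the quoted fact.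

**Step 1: the center of $A$ is $\mathbb C$.** This turns "central" into "scalar". If $z\neq0$ is central, then $zA$ is a nonzero two-sided ideal, so $zA=A$ and $z$ is invertible. So the center $K$ is a field. It has at most countable dimension over $\mathbb C$, as $\mathscr O(G)$ does. If $t\in K\setminus\mathbb C$, then $t$ is transcendental over $\mathbb C$ and the elements $(t-a)^{-1}$, $a\in\mathbb C$, are uncountably many linearly independent elements of $K$, a contradiction. So $K=\mathbb C$.

By Step 4 of Section 9, $O_0=\mathbb C$. As $x_\rho\in P_0$ is killed by all $\delta_i$ for $\rho\in R_0$, we have $x_\rho\in O_0=\mathbb C$, which forces $R_0=0$. By (10.3) all $c_{ij}$ are scalars. Finally $P_0=\mathbb C[y_1,\dots,y_m]$, and by (9.2) $P$ has basis $x_\rho y^b$ $(\rho\in R,\ b\in\mathbb N^m)$.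

**Step 2: a basis of $A$.** Let $w_1,\dots,w_{2n}$ be standard generators of $W_n$. Combining (8.1), (8.2), $Z=P\otimes W_n$ and $x_\mu x_\rho\in\mathbb C^\times x_{\mu+\rho}$, the ordered monomials
$$x_\lambda\,y^b\,w^c\,v^a\qquad(\lambda\in\Lambda,\ b\in\mathbb N^m,\ c\in\mathbb N^{2n},\ a\in\mathbb N^k)\tag{11.1}$$
form a basis of $A$.

**Step 3: the data and the isomorphism.** Let $V\subset A$ be the span of $v_1,\dots,v_k,y_1,\dots,y_m,w_1,\dots,w_{2n}$, which are linearly independent by (11.1). All commutators in $V$ are scalars:
$$[v_i,v_j]=c_{ij},\quad[v_i,y_j]=\delta_iy_j\in\mathbb C,\quad[v_i,w_a]=[y_i,y_j]=[y_j,w_a]=0,\quad[w_a,w_b]\in\mathbb C.$$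
So $\omega(v,w)=[v,w]$ is an alternating form on $V$. From $x_\lambda v_ix_\lambda^{-1}=v_i+\ell_i(\lambda)$, and since $y_j,w_a\in Z$ commute with $x_\lambda$, we get $vx_\lambda-x_\lambda v=\ell(v)(\lambda)x_\lambda$ for $v\in V$, where $\ell(v_i)=-\ell_i$ and $\ell(y_j)=\ell(w_a)=0$. Hence there is an algebra homomorphism
$$A(\Lambda,\eta;V,\ell,\omega)\to A,\qquad e_\lambda\mapsto x_\lambda,\quad v\mapsto v .$$
By the defining relations the ordered monomials $e_\lambda y^bw^cv^a$ span the left side. Their images (11.1) form a basis of $A$. So the homomorphism is an isomorphism.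

**Step 4: joint nondegeneracy.** An element of $K_V$ commutes with $V$ and with all $e_\lambda$, so it is central. For $\lambda\in K_\Lambda$ the element $e_\lambda$ commutes with all $e_\mu$ and with $V$, so it is central. The center is $\mathbb C$, and by (11.1) neither a nonzero element of $V$ nor $e_\lambda$ with $\lambda\neq0$ is a scalar. Hence $K_V=0$ and $K_\Lambda=0$.

**Step 5: $\operatorname{rank}\Lambda+\dim V=\dim G$.** We count with Gelfand–Kirillov dimension. Recall that for a finitely generated algebra it is $\limsup_n\log\dim S^n/\log n$, for any finite-dimensional generating subspace $S\ni1$, where $S^n$ is the span of $n$-fold products. For $\mathscr O(G)$ it equals $\dim G$. We compute it for $A$ in two ways.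

First, let $C_0\ni1$ be a finite-dimensional subcoalgebra generating the algebra $\mathscr O(G)$, and let $C_0^n$ be its ordinary powers; they are subcoalgebras. From (1.1), $C_0^n\cdot_JC_0\subset C_0^{n+1}$. Conversely
$$ff'=J^{-1}(f_1,f'_1)\,f_2\cdot_Jf'_2 ,$$
because the right side is $J^{-1}(f_1,f'_1)J(f_2,f'_2)f_3f'_3$. Taking $f\in C_0^n$ and $f'\in C_0$ gives $C_0^{n+1}\subset C_0^n\cdot_JC_0$. By induction the span of $n$-fold $\cdot_J$-products of $C_0$ is exactly $C_0^n$. So $C_0$ generates $A$ and $\operatorname{GKdim}A=\operatorname{GKdim}\mathscr O(G)=\dim G$.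

Second, use $A\cong A(\Lambda,\eta;V,\ell,\omega)$. Let $S$ be spanned by $1$, the $e_{\pm\lambda_i}$ for a basis $(\lambda_i)$ of $\Lambda$, and a basis of $V$. Write $|\lambda|$ for the sum of the absolute values of the coordinates of $\lambda$, and $v^a$ $(a\in\mathbb N^{\dim V})$ for the ordered monomials in the basis of $V$. Then $S^n$ contains all basis elements $e_\lambda v^a$ with $|\lambda|+|a|\le n$. It lies in the span of those with $|\lambda|\le n$ and $|a|\le n$: multiplying $e_\lambda v^a$ on the left by $e_{\pm\lambda_i}$ raises $|\lambda|$ by at most $1$. Multiplying by an element of $V$ and reordering by the relations raises the degree in $V$ by at most $1$ and does not change $\lambda$. Both bounds grow like $n^{\operatorname{rank}\Lambda+\dim V}$. So $\operatorname{GKdim}A=\operatorname{rank}\Lambda+\dim V$.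

Comparing, $\operatorname{rank}\Lambda+\dim V=\dim G$. Since $\operatorname{rank}\Lambda=\dim T$, we get $\dim V=\dim U$. This proves Theorem 2.1, and with it statement (1). Passing to quotient division rings on both sides of $\mathscr O(G)_J\cong A(\Lambda,\eta;V,\ell,\omega)$ proves statement (2), with the same data. $\blacksquare$
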